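\title{Torus symmetry and the Euler characteristic in positive second intermediate Ricci curvature}

\begin{abstract}
We prove that a closed, connected, even-dimensional Riemannian manifold with positive second intermediate Ricci curvature and an effective isometric action of the torus $T^7$ has positive Euler characteristic. In fact $T^6$ suffices, and $T^5$ suffices if some orbit has dimension at most one. The main step shows that for an effective isometric action of a torus of rank at least five, every component of the fixed-point set has vanishing odd Betti numbers. The proof combines a connectedness lemma for totally geodesic submanifolds, a combinatorial analysis of the isotropy weights modulo two, and a localization argument in equivariant cohomology.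
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $(M,g)$ be a closed, connected Riemannian manifold of dimension $n\ge 3$. It has \emph{positive second intermediate Ricci curvature}, written $\mathrm{Ric}_2>0$, if
\[
\sec(x,y)+\sec(x,z)>0
\]
for every point $p\in M$ and every orthonormal triple $x,y,z\in T_pM$. For a unit vector $x$, let $\lambda_1\le\dots\le\lambda_{n-1}$ be the eigenvalues of the symmetric operator $y\mapsto R(y,x)x$ on $x^\perp$. Positive sectional curvature means that $\lambda_1>0$ for all $x$, positive Ricci curvature means that $\lambda_1+\dots+\lambda_{n-1}>0$, and $\mathrm{Ric}_2>0$ means that $\lambda_1+\lambda_2>0$. So $\mathrm{Ric}_2>0$ is the first step from the former condition toward the latter: in each direction at most one eigenvalue may fail to be positive. A metric is called \emph{$T^r$-invariant} if the $r$-dimensional torus $T^r$ acts effectively and isometrically. The following conjecture is posed in \cite{DKK}.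

\medskip
\noindent\textbf{Conjecture.} \emph{An even-dimensional closed, connected manifold that admits a $T^7$-invariant Riemannian metric with $\mathrm{Ric}_2>0$ has positive Euler characteristic.}
\medskip

In odd dimensions the Euler characteristic of a closed manifold vanishes, so the parity assumption cannot be dropped. In dimension four no symmetry is needed: the fundamental group is finite (Section~\ref{subsec:curv}), the universal cover has Euler characteristic $2+b_2>0$, and this number is a positive multiple of $\chi(M)$. In dimension six the curvature condition alone is no longer enough, and neither is a torus of rank three.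

\begin{example}\label{ex:s3s3}
Give $G=S^3\times S^3\times S^3$ the product of three copies of a bi-invariant metric, let $\Delta\cong S^3$ be the diagonal subgroup, and give $M=G/\Delta$ the metric for which $G\to M$ is a Riemannian submersion. The map $(g_1,g_2,g_3)\mapsto(g_1g_3^{-1},g_2g_3^{-1})$ identifies $M$ with $S^3\times S^3$, so $\chi(M)=0$. Since $G$ acts on $M$ transitively by isometries, it suffices to check the curvature at the base point, where the tangent vectors are the triples $x=(x_1,x_2,x_3)$ in $\mathfrak{su}(2)^3$ with $x_1+x_2+x_3=0$. O'Neill's formula gives $\sec(x,y)\ge\frac14|[x,y]|^2$ for orthonormal $x,y$. A nonzero $x$ has at least two nonzero entries, say $x_1$ and $x_2$. If $[x,y]=0$, then $y_1\in\mathbb{R}x_1$, $y_2\in\mathbb{R}x_2$ and $y_3=-y_1-y_2$, so the tangent vectors commuting with $x$ form a space of dimension at most two that contains $x$. Hence for an orthonormal triple $x,y,z$ the brackets $[x,y]$ and $[x,z]$ do not both vanish, and $\mathrm{Ric}_2>0$. The maximal torus $(S^1)^3\subset G$ acts with kernel $\{\pm(1,1,1)\}$, so the metric is $T^3$-invariant. The isotropy group $(S^1)^3\cap g\Delta g^{-1}$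 of a point is an abelian subgroup of a copy of $S^3$, so every orbit has dimension at least two, with equality at the base point.
\end{example}

A torus $T$ of isometries enters through the identity $\chi(M)=\chi(M^T)$. The components of the fixed-point set $M^T$ are totally geodesic and of even dimension, and the larger the rank of $T$, the more totally geodesic submanifolds pass through each fixed point and constrain it. One would therefore guess that for large rank each component contributes positively. Two things can go wrong. The set $M^T$ may be empty, as in Example~\ref{ex:s3s3}. And a component may have large odd Betti numbers; this is not excluded even for the smallest components, because a totally geodesic \emph{surface} contains no orthonormal triple and inherits no curvature condition at all. Both problems disappear once the rank is large enough. Write $b_{\mathrm{odd}}$ for the sum of the odd rational Betti numbers.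

\begin{theorem}\label{thm:A}
If a closed, connected, even-dimensional manifold $M$ has a $T^7$-invariant metric with $\mathrm{Ric}_2>0$, then $\chi(M)>0$.
\end{theorem}

So the conjecture is true. Theorem~\ref{thm:A} is the case $r=7$ of part (2) of the following stronger statement.

\begin{theorem}\label{thm:B}
Let $M$ be a closed, connected, even-dimensional Riemannian manifold with $\mathrm{Ric}_2>0$, and let $T^r$ act isometrically and effectively on $M$, where $r\ge5$.
\begin{enumerate}
\item[(1)] Every component $F$ of $M^{T^r}$ has $b_{\mathrm{odd}}(F)=0$; in particular $\chi(F)>0$.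
\item[(2)] If $r\ge 6$, or if $r=5$ and some orbit has dimension at most $1$, then $M^{T^r}\neq\emptyset$ and $\chi(M)>0$.
\end{enumerate}
\end{theorem}

To find a fixed point one has to start from a subtorus that is known to have one. The main step is therefore formulated for a pair of tori.

\begin{theorem}\label{thm:C}
Let $M$ be a closed, connected, even-dimensional Riemannian manifold with $\mathrm{Ric}_2>0$. Let a torus $\mathcal{T}$ act isometrically on $M$, and let $H\subset\mathcal{T}$ be a subtorus of rank $d$ that acts effectively. Assume that $d\ge5$, or that $d=4$ and $\mathcal{T}$ has no fixed point in $M$. Then every component $F$ of $M^H$ has $b_{\mathrm{odd}}(F)=0$.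
\end{theorem}

A second variation argument shows that some orbit of $T^r$ has dimension at most two (Lemma~\ref{lem:orbit}), so a subtorus of rank at least $r-2$ has a fixed point. This is how the ranks are related: $7-2=5$, so Theorem~\ref{thm:A} needs only the case $d\ge5$ of Theorem~\ref{thm:C}, and the case $d=4$ lowers the rank from seven to six.

To prove Theorem~\ref{thm:C} we look for submanifolds $F\subset N\subset X\subset M$, all components of fixed-point sets of subgroups of $H$, such that $N$ is fixed by a circle acting on $X$ and the inclusion $N\to X$ is $(\dim N-1)$-connected. Section~\ref{sec:small} carries out the whole argument in the smallest case, $\dim X=6$. The connectivity comes from Lemma~\ref{lem:conn}, the existence of a suitable pair $(X,N)$ comes from the combinatorics of the isotropy weights (Section~\ref{sec:weights}), and a purely topological statement (Proposition~\ref{prop:core}) shows that the universal cover of $X$ has no odd cohomology. The theorems are proved in Sections~\ref{sec:proofC} and~\ref{sec:proofAB}.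

\section{Conventions and standard facts}\label{sec:conv}

Cohomology has rational coefficients. Tori are compact, manifolds and actions are smooth, and actions are isometric where a metric is given.

\subsection{Connectivity}\label{subsec:connectivity}
A map is \emph{$q$-connected} if it induces isomorphisms on $\pi_i$ for $i<q$ and a surjection on $\pi_q$. If an inclusion $N\subset X$ is $q$-connected, then $H_i(X,N)=0=H^i(X,N)$ for $i\le q$ by the relative Hurewicz theorem. Then $H^i(X)\to H^i(N)$ is an isomorphism for $i\le q-1$ and injective for $i=q$, while $H_i(N)\to H_i(X)$ is an isomorphism for $i\le q-1$ and surjective for $i=q$.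

\subsection{Curvature}\label{subsec:curv}
If $e_1,\dots,e_{n-1}$ is an orthonormal basis of $x^\perp$, then summing $\sec(x,e_i)+\sec(x,e_j)>0$ over all pairs $i<j$ gives $(n-2)\,\mathrm{Ric}(x,x)>0$. So $\mathrm{Ric}_2>0$ implies $\mathrm{Ric}>0$, and a closed manifold with $\mathrm{Ric}_2>0$ has finite fundamental group (Bonnet--Myers) and $b_1=0$. The condition passes to coverings and to totally geodesic submanifolds of dimension at least three.

\subsection{Fixed-point sets and weights}\label{subsec:fixed}
Let a compact group $\Gamma$ act on a closed manifold $Q$, and fix an invariant metric. The set $Q^\Gamma$ has finitely many components. Each is a closed totally geodesic submanifold with tangent space $(T_qQ)^\Gamma$ at $q$, and each is preserved by every connected group that commutes with $\Gamma$. If $Q$ is connected and $q\in Q^\Gamma$, an element that acts trivially on $T_qQ$ acts trivially on $Q$.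

Let $H$ be a torus of rank $d$ with character lattice $L=\mathrm{Hom}(H,S^1)\cong\mathbb{Z}^d$, written additively. Sending a closed subgroup $\Gamma\subset H$ to the group $\Gamma^\perp\subset L$ of characters that are trivial on $\Gamma$, and a subgroup $L'\subset L$ to $\bigcap_{w\in L'}\ker w$, defines mutually inverse bijections. Moreover $\Gamma^\perp=\mathrm{Hom}(H/\Gamma,S^1)$, and $\Gamma$ is finite if and only if $\Gamma^\perp$ spans $L_{\mathbb{Q}}=L\otimes\mathbb{Q}$. If $F$ is a component of $Q^H$ and $p\in F$, then
\[
T_pQ=T_pF\oplus\bigoplus_{w\in\Omega}V_w ,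
\]
where $\Omega\subset(L\setminus0)/\pm$ is the finite set of \emph{weights}, and $V_w\ne0$ has a complex structure for which $h\in H$ acts as the scalar $w(h)$. In particular $m_w=\dim_{\mathbb{R}}V_w$ is even, and $h$ fixes no nonzero vector of $V_w$ unless $w(h)=1$. The weights and the numbers $m_w$ do not depend on $p\in F$. The normal bundle of $F$ splits accordingly into complex bundles, so $F$ has even codimension, and $F$ is orientable if $Q$ is. If $Q$ is connected and $H$ acts effectively, then $\bigcap_{w\in\Omega}\ker w=1$, that is, $\Omega$ generates $L$. Finally, $\chi(Q)=\chi(Q^H)$.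

\subsection{Equivariant cohomology}\label{subsec:equiv}
For a torus $T$ acting on $Q$ put $Q_{hT}=ET\times_TQ$ and $H^*_T(Q)=H^*(Q_{hT})$. The fibration $Q\to Q_{hT}\to BT$ has a Serre spectral sequence with $E_2^{i,j}=H^i(BT)\otimes H^j(Q)$, and likewise for invariant pairs. A class in $H^*_T(Q)$ that restricts to $u\in H^*(Q)$ is a \emph{lift} of $u$. The ring $H^*(BT)$ is the polynomial ring on $H^2(BT)$, and $w\mapsto c_1(ET\times_T\mathbb{C}_w)$ identifies $\mathrm{Hom}(T,S^1)\otimes\mathbb{Q}$ with $H^2(BT)$, compatibly with restriction to subtori. For a circle $S$ we have $H^*(BS)=\mathbb{Q}[t]$, where $t$ has degree two and corresponds to the identity character. If $T$ acts trivially on $Q$, then $H_T^*(Q)=H^*(Q)\otimes H^*(BT)$. An equivariant vector bundle over $Q$ induces a vector bundle over $Q_{hT}$, whose characteristic classes are the equivariant characteristic classes.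

Let a circle $S$ act on a compact manifold $Q$, possibly with boundary. Away from $Q^S$ the isotropy groups are finite, so $H^*_S(Q,Q^S)\cong H^*(Q/S,Q^S)$, and the restriction $H_S^j(Q)\to H^j_S(Q^S)$ is an isomorphism for $j>\dim Q$. Its kernel and cokernel are thus killed by a power of $t$, which gives the \emph{localization theorem}
\[
H^*_S(Q)[t^{-1}]\cong H^*(Q^S)\otimes\mathbb{Q}[t,t^{-1}].
\]

\begin{lemma}\label{lem:bodd}
If a torus $T$ acts on a closed manifold $Q$, then $b_{\mathrm{odd}}(Q^T)\le b_{\mathrm{odd}}(Q)$.
\end{lemma}

\begin{proof}
Let $T=S$ be a circle and let $j>\dim Q$ be odd. Then $H^j_S(Q^S)=\bigoplus_lH^{j-2l}(Q^S)\,t^l$ has dimension $b_{\mathrm{odd}}(Q^S)$. It is isomorphic to $H^j_S(Q)$, whose dimension is at most the dimension $b_{\mathrm{odd}}(Q)$ of the part of $E_2$ of total degree $j$. For $T=S\times T'$ we have $Q^T=(Q^S)^{T'}$, and induction applies to each component of $Q^S$.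
\end{proof}

\subsection{The Gysin map}\label{subsec:gysin}
Let $\iota\colon N\to X$ be an inclusion of closed oriented manifolds of codimension $k$, and let $n=\dim X$. The map $\iota_!\colon H^i(N)\to H^{i+k}(X)$ is Poincar\'e dual to $\iota_*\colon H_{n-k-i}(N)\to H_{n-k-i}(X)$. It satisfies $\iota_!(\iota^*u)=e\cup u$ with $e=\iota_!(1)\in H^k(X)$, and the Thom isomorphism turns the long exact sequence of the pair $(X,X\setminus N)$ into
\begin{equation}\label{eq:gysin}
\cdots\to H^{i-k}(N)\xrightarrow{\ \iota_!\ }H^i(X)\to H^i(X\setminus N)\to H^{i-k+1}(N)\xrightarrow{\ \iota_!\ }H^{i+1}(X)\to\cdots .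
\end{equation}

\section{The smallest case: a fixed surface in dimension eight}\label{sec:small}

Let $Z$ be a closed, connected $8$-manifold with $\mathrm{Ric}_2>0$ and an effective isometric action of $T^3$, and let $F$ be a two-dimensional component of $Z^{T^3}$. Curvature says nothing about $F$ directly. We show that nevertheless $b_1(F)=0$.

Let $p\in F$. The weights generate a lattice of rank three and the normal space has dimension six, so there are exactly three weights, each with $m_w=2$, and they form a basis of the character lattice. Using them as coordinates, we write $T^3=S^1\times S^1\times S^1$ and $T_pZ=T_pF\oplus\mathbb{C}\oplus\mathbb{C}\oplus\mathbb{C}$ with the standard action. Let $A$ and $X$ be the components through $p$ of the fixed-point sets of the first and of the third circle factor: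
\[
T_pA=T_pF\oplus0\oplus\mathbb{C}\oplus\mathbb{C},\qquad T_pX=T_pF\oplus\mathbb{C}\oplus\mathbb{C}\oplus0 .
\]
Both are totally geodesic of codimension two. Their intersection $N=A\cap X$ is a union of components of the fixed-point set of the product of the two circles, and $TN=TA\cap TX$. Lemma~\ref{lem:conn}(b) below states that in this situation the inclusion $N\to X$ is $q$-connected for $q=8-2-2-1=3$. So $N$ is a connected $4$-manifold with the same fundamental group as the $6$-manifold $X$.

The group $\pi_1(X)$ is finite. Let $\widehat X$ be the universal cover of $X$ and $\widehat N$ the preimage of $N$. Then $\widehat N$ is a closed simply connected $4$-manifold and $\widehat N\to\widehat X$ is $3$-connected. Hence $H^3(\widehat X)$ injects into $H^3(\widehat N)\cong H_1(\widehat N)=0$. Also $b_5(\widehat X)=b_1(\widehat X)=0$. Thus $b_{\mathrm{odd}}(\widehat X)=0$, and $b_{\mathrm{odd}}(X)=0$ because the rational cohomology of a space injects into that of a finite cover (transfer). Since $F$ is a component of $X^{T^3}$, Lemma~\ref{lem:bodd} gives $b_1(F)=0$.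

The third weight does not appear in the pair $(X,N)$, but it cannot be dispensed with. Inside $X$ alone, curvature makes a totally geodesic inclusion $N^4\to X^6$ only $2$-connected (Remark~\ref{rem:direct}), which gives no information on $H^3(X)$. The extra degree is gained by viewing $N$ as a transverse intersection in the larger manifold $Z$.

Two things change in general. First, a manifold $M$ with many weights must contain a submanifold $Z$ whose weights are arranged as above; this is a combinatorial problem. Second, the three weight spaces have arbitrary even dimensions. If $N$ has codimension $k$ in $X$, the connectivity makes the cohomology of $\widehat X$ periodic with period $k$, which leaves the Betti numbers $b_3,b_5,\dots,b_{k-1}$ undetermined; these are handled by equivariant cohomology.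

\section{Two consequences of $\mathrm{Ric}_2>0$}\label{sec:geom}

\subsection{Small orbits}

\begin{lemma}\label{lem:orbit}
If a torus acts isometrically on a closed manifold $M$ with $\mathrm{Ric}_2>0$, then some orbit has dimension at most $2$.
\end{lemma}

If all orbits are large, many Killing fields have no zero. At a minimum of the length of a single such field $\xi$ one obtains $\langle R(v,\xi)\xi,v\rangle\le|\nabla_v\xi|^2$, which is useful only for $v$ in the kernel of $\nabla\xi$. The proof gains further directions by minimizing over the fields as well.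

\begin{proof}
Let $s$ be the minimal orbit dimension, attained at $p_0$, and suppose that $s\ge3$. Let $K$ be the identity component of the isotropy group of $p_0$, let $F$ be the component of $M^K$ through $p_0$, and let $\mathfrak{s}$ be a complement of the Lie algebra $\mathfrak{k}$ of $K$ in the Lie algebra of the torus, so that $\dim\mathfrak{s}=s$. We view elements of $\mathfrak{s}$ as Killing fields. They commute, and they are tangent to $F$ because the torus preserves $F$. The isotropy algebra of a point $q\in F$ contains $\mathfrak{k}$, and equals $\mathfrak{k}$ by the minimality of $s$. So the evaluation $\mathfrak{s}\to T_qF$ is injective for every $q\in F$.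

Fix a Euclidean norm $|\cdot|_0$ on $\mathfrak{s}$, and let $(p,\xi)$ minimize the positive function $\frac12|\xi(p)|^2$ on the product of $F$ and the unit sphere of $\mathfrak{s}$. Let $\mathcal{A}=(\nabla\xi)_p$, a skew-symmetric endomorphism of $T_pF$. Varying $p$ gives $0=\langle\mathcal{A}v,\xi\rangle=-\langle v,\mathcal{A}\xi\rangle$ for all $v\in T_pF$, so $\mathcal{A}$ preserves $P=\xi(p)^\perp\subset T_pF$. Varying $\xi$ gives $\langle\xi,\zeta\rangle_p=0$ for all $\zeta\in\mathfrak{s}$ with $\zeta\perp_0\xi$, so
\[
\mathfrak{z}=\{\zeta(p):\zeta\in\mathfrak{s},\ \zeta\perp_0\xi\}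
\]
is a subspace of $P$ of dimension $s-1$.

Let $v\in T_pF$, let $\gamma$ be the geodesic in $F$ with $\gamma'(0)=v$, and let $\zeta\perp_0\xi$. The function
\[
\psi(\tau)=\frac{\frac12|\xi|^2+\tau\langle\xi,\zeta\rangle+\frac12\tau^2|\zeta|^2}{1+\tau^2|\zeta|_0^2}\,,
\]
whose numerator $\frac12|\xi+\tau\zeta|^2$ is evaluated at $\gamma(\tau)$, has a minimum at $\tau=0$. A Killing field is a Jacobi field along $\gamma$, so $\nabla^2_{v,v}\xi=-R(\xi,v)v$, and
\[
0\le\psi''(0)=|\mathcal{A}v|^2-\langle R(v,\xi)\xi,v\rangle+2\,v\langle\xi,\zeta\rangle+|\zeta|^2-|\zeta|_0^2\,|\xi|^2 .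
\]
Since $\xi$ and $\zeta$ are commuting Killing fields,
\[
\langle\xi,\nabla_v\zeta\rangle=-\langle v,\nabla_\xi\zeta\rangle=-\langle v,\nabla_\zeta\xi\rangle=\langle\nabla_v\xi,\zeta\rangle ,
\]
and therefore $v\langle\xi,\zeta\rangle=2\langle\mathcal{A}v,\zeta\rangle$. If $\mathcal{A}v\in\mathfrak{z}$, we may choose $\zeta$ with $\zeta(p)=-2\mathcal{A}v$, and the inequality becomes
\[
\langle R(v,\xi)\xi,v\rangle\le|\mathcal{A}v|^2-8|\mathcal{A}v|^2+4|\mathcal{A}v|^2\le0 .
\]
The image of the skew map $\mathcal{A}|_P$ has codimension $\dim\ker\mathcal{A}|_P$ in $P$, so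
\[
\dim\{v\in P:\mathcal{A}v\in\mathfrak{z}\}=\dim\ker\mathcal{A}|_P+\dim(\mathfrak{z}\cap\operatorname{im}\mathcal{A}|_P)\ge\dim\mathfrak{z}=s-1\ge2 .
\]
Two orthonormal vectors $y,z$ in this space and $x=\xi(p)/|\xi(p)|$ satisfy $\sec(x,y)+\sec(x,z)\le0$, a contradiction.
\end{proof}

Example~\ref{ex:s3s3} shows that the bound $2$ cannot be improved.

\subsection{Intersections of totally geodesic submanifolds}

\begin{lemma}\label{lem:conn}
Let $Z$ be a closed, connected Riemannian manifold of dimension $n\ge3$ with $\mathrm{Ric}_2>0$, and let $A,B\subset Z$ be closed, connected, totally geodesic submanifolds of codimensions $\alpha$ and $\beta$.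
\begin{enumerate}
\item[(a)] If $A\cap B=\emptyset$, then $\dim A+\dim B\le n$.
\item[(b)] Suppose that $\alpha\le\beta$, that $q=n-\alpha-\beta-1\ge1$, and that $A\cap B$ is a submanifold with $T(A\cap B)=TA\cap TB$. Then the inclusion $A\cap B\to B$ is $q$-connected. In particular $A\cap B$ is nonempty and connected.
\end{enumerate}
\end{lemma}

The proof adapts Wilking's argument: the energy on the space of paths from $A$ to $B$ has the minimum set $A\cap B$, and curvature forces all other critical points to have large index.

\begin{proof}
Let $P(A,B)$ be the space of piecewise smooth paths $\gamma\colon[0,1]\to Z$ from $A$ to $B$, with the usual topology for which the energy $\mathcal{E}(\gamma)=\frac12\int|\gamma'|^2$ is continuous and the inclusion in the space of continuous paths is a homotopy equivalence.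

\emph{Index estimate.} The nonconstant critical points of $\mathcal{E}$ are the geodesics $\gamma$ that meet $A$ and $B$ orthogonally at the ends. The Hessian is
\[
I(V,V)=\int_0^1|V'|^2-\langle R(V,\gamma')\gamma',V\rangle
\]
for fields $V$ along $\gamma$ with $V(0)\in TA$ and $V(1)\in TB$; the boundary terms involve the second fundamental forms of $A$ and $B$ and vanish. Let $\Pi$ be the space of such fields that are parallel. The space $T_{\gamma(1)}B$ and the parallel translate of $T_{\gamma(0)}A$ both lie in $\gamma'(1)^\perp$, so
\[
\dim\Pi\ge(n-\alpha)+(n-\beta)-(n-1)=n-\alpha-\beta+1 .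
\]
Orthonormal fields $V_1,V_2\in\Pi$ form with $\gamma'/|\gamma'|$ an orthonormal triple at every time, so $I(V_1,V_1)+I(V_2,V_2)<0$. Hence $I$ is not positive semidefinite on any two-dimensional subspace of $\Pi$, and
\begin{equation}\label{eq:index}
\operatorname{index}(\gamma)\ge\dim\Pi-1\ge n-\alpha-\beta .
\end{equation}

\emph{Part (a).} If $A\cap B=\emptyset$, a shortest geodesic from $A$ to $B$ is a nonconstant critical point of index $0$. So $n-\alpha-\beta\le0$, which is the claim.

\emph{Part (b), first step: $A\cap B\to P(A,B)$ is $q$-connected.} By (a), the set $A\cap B=\mathcal{E}^{-1}(0)$ of constant paths is nonempty. At a constant path the Hessian is $\int|V'|^2$, and its null space consists of the constant fields with value in $TA\cap TB=T(A\cap B)$. So $A\cap B$ is a nondegenerate critical manifold. By \eqref{eq:index} the other critical points have index at least $q+1$, but they may be degenerate, and we have to perturb $\mathcal{E}$.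

Let $c>0$. The set $\{\mathcal{E}<c\}$ deformation retracts onto a finite-dimensional manifold $W$ of broken geodesics with sufficiently many pieces. On $W$ the function $\mathcal{E}$ is smooth, the sets $\{\mathcal{E}\le c'\}$ with $c'<c$ are compact, and the critical points, indices and nullities are those of $\mathcal{E}$ on $\{\mathcal{E}<c\}$. By nondegeneracy there is $\varepsilon>0$ such that $\{\mathcal{E}\le\varepsilon\}\subset W$ is a tubular neighborhood of $A\cap B$ without further critical points. Let $c'\in(\varepsilon,c)$ be a regular value of $\mathcal{E}|_W$; by Sard's theorem $c'$ can be taken arbitrarily close to $c$. The set $\mathcal{C}$ of critical points in $\{\varepsilon\le\mathcal{E}\le c'\}$ is compact and lies in $\{\varepsilon<\mathcal{E}<c'\}$. Fix a Riemannian metric on $W$. There is a neighborhood $U$ of $\mathcal{C}$, with compact closure in $\{\varepsilon<\mathcal{E}<c'\}$, on which the Hessian of $\mathcal{E}$ has at least $q+1$ eigenvalues below a fixed negative constant. Let $\phi$ be a cutoff function with support in $U$ that equals $1$ on an open neighborhood $U'$ of $\mathcal{C}$. Embed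 $W$ in a Euclidean space, let $l$ be the restriction of a small linear function, and put $f=\mathcal{E}+\phi l$. On $\overline U\setminus U'$ the gradient of $\mathcal{E}$ is bounded away from zero, so $f$ has no critical points there. On $U'$ we have $f=\mathcal{E}+l$, which is a Morse function for almost every $l$. For such small $l$, the function $f$ agrees with $\mathcal{E}$ near the boundary of $\{\varepsilon\le\mathcal{E}\le c'\}$, takes values in $(\varepsilon,c')$ in the interior, and has only nondegenerate critical points of index at least $q+1$ there. So $\{\mathcal{E}\le c'\}$ is obtained from $\{\mathcal{E}\le\varepsilon\}\simeq A\cap B$, up to homotopy, by attaching cells of dimension at least $q+1$, and $A\cap B\to\{\mathcal{E}\le c'\}$ is $q$-connected. Every compact subset of $W$ lies in such a set $\{\mathcal{E}\le c'\}$, and every compact subset of $P(A,B)$ lies in some $\{\mathcal{E}<c\}$. The first step follows.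

\emph{Second step: the evaluation $P(A,B)\to B$, $\gamma\mapsto\gamma(1)$, is $(q+1)$-connected.} This map and the evaluation $\mathrm{ev}\colon P(A,A)\to A$ are pulled back from the fibration $P(A,Z)\to Z$ of (continuous) paths starting in $A$. As $Z$ is connected, their fibers are all homotopy equivalent to the homotopy fiber $\Psi$ of $A\to Z$. Put $m=n-2\alpha-1$. Since $\alpha\le\beta$, we have $m\ge q\ge1$. The first step for the pair $(A,A)$ shows that the inclusion of constant paths $\kappa\colon A\to P(A,A)$ is $m$-connected, and $\kappa$ is a section of $\mathrm{ev}$. So $\mathrm{ev}_*$ is onto on all homotopy groups, and for $i\ge1$ the group $\pi_i(\Psi)$ is the kernel of $\mathrm{ev}_*$ on $\pi_i(P(A,A))$. For $1\le i\le m$ every element of $\pi_i(P(A,A))$ has the form $\kappa_*y$, and $\mathrm{ev}_*\kappa_*y=y$, so the kernel is trivial. Also $P(A,A)$ is connected and $\mathrm{ev}_*$ is onto on $\pi_1$, so $\Psi$ is connected. Thus $\pi_i(\Psi)=0$ for $i\le m$, and $P(A,B)\to B$ is $(m+1)$-connected with $m+1\ge q+1$.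

The composition $A\cap B\to P(A,B)\to B$ is the inclusion, and it is $q$-connected by the two steps.
\end{proof}

\begin{remark}\label{rem:direct}
The second step shows that $A\to Z$ is $(n-2\alpha)$-connected if $n-2\alpha\ge 2$. Compare this with part (b) when $A$ and $B$ meet transversally. Then $N=A\cap B$ has codimension $k=\alpha$ in $X=B$, and $q=\dim X-k-1$, while the estimate inside $X$ gives only $\dim X-2k$.
\end{remark}

\section{The isotropy weights}\label{sec:weights}

Let $M$, $\mathcal{T}$, $H$, $d$ and $F$ be as in Theorem~\ref{thm:C}, let $p\in F$, and let $L$, $\Omega$, $V_w$, $m_w$ be as in Section~\ref{subsec:fixed}. The set $\Omega$ generates $L$, and $\dim F$ is even because $\dim M$ is. We want three independent weights whose span contains no further weight. An arbitrary finite configuration in $\mathbb{Z}^d$ need not contain such a triple, so we first shrink $M$, using finite subgroups of $H$, until the configuration is rigid.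

\subsection{Reduction to unimodular weights}

\begin{lemma}\label{lem:unimod}
It suffices to prove Theorem~\ref{thm:C} under the additional assumption
\begin{enumerate}
\item[(U)] any $d$ linearly independent elements of $\Omega$ form a $\mathbb{Z}$-basis of $L$.
\end{enumerate}
\end{lemma}

\begin{proof}
For a finite subgroup $\Gamma\subset H$ let $M_\Gamma$ be the component of $M^\Gamma$ through $p$, and let $\Omega_\Gamma$ be the set of weights that are trivial on $\Gamma$. Then $T_pM_\Gamma=T_pF\oplus\bigoplus_{w\in\Omega_\Gamma}V_w$. Among the groups $\Gamma$ for which $\Omega_\Gamma$ spans $L_{\mathbb{Q}}$, such as $\Gamma=1$, choose one with $\dim M_\Gamma$ minimal. The manifold $M_\Gamma$ is closed, connected, $\mathcal{T}$-invariant and totally geodesic, it contains $F$, and its dimension is even and at least $2d\ge8$; so it has $\mathrm{Ric}_2>0$. The kernel of the action of $H$ on $M_\Gamma$ is the finite group $\Gamma'=\bigcap_{w\in\Omega_\Gamma}\ker w\supset\Gamma$, and $L'=\mathrm{Hom}(H/\Gamma',S^1)$ is the subgroup of $L$ generated by $\Omega_\Gamma$.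

Suppose that $d$ independent elements of $\Omega_\Gamma$ generate a proper subgroup of $L'$. Then their common kernel $\Gamma''$ is finite and strictly contains $\Gamma'$. The set $\Omega_{\Gamma''}\subset\Omega_\Gamma$ contains the $d$ elements, so it spans $L_{\mathbb{Q}}$. Since $\Gamma''\not\subset\Gamma'$, some weight in $\Omega_\Gamma$ is nontrivial on $\Gamma''$, so $\dim M_{\Gamma''}<\dim M_\Gamma$. This contradicts the choice of $\Gamma$.

Hence (U) holds for $H/\Gamma'\subset\mathcal{T}/\Gamma'$ acting on $M_\Gamma$. The torus $H/\Gamma'$ has rank $d$ and acts effectively, $F$ is a component of its fixed-point set, and $\mathcal{T}/\Gamma'$ has no fixed point in $M_\Gamma$ if $\mathcal{T}$ has none in $M$.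
\end{proof}

Assume (U) from now on. Its first use is that linear dependence among the weights can be read off modulo two, which turns the problem into a finite one.

\begin{lemma}\label{lem:mod2}
Reduction modulo two maps $\Omega$ bijectively onto a spanning subset $E$ of $L/2L\cong\mathbb{F}_2^d$ with $0\notin E$, and a subset of $\Omega$ is independent over $\mathbb{Q}$ if and only if its image is independent over $\mathbb{F}_2$. In particular, for $I\subset\Omega$ and $w\in\Omega$, the weight $w$ lies in the $\mathbb{Q}$-span of $I$ if and only if its image lies in the $\mathbb{F}_2$-span of the image of $I$. Moreover: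
\begin{enumerate}
\item[(N)] for no subset $I\subset E$ does the image of $E$ in $\mathbb{F}_2^d/\langle I\rangle$ contain all seven nonzero vectors of a $3$-dimensional subspace.
\end{enumerate}
\end{lemma}

\begin{proof}
An independent subset of $\Omega$ extends to $d$ independent elements of $\Omega$. These form a $\mathbb{Z}$-basis of $L$, so their reductions form a basis of $L/2L$. If $w'=\lambda w$ with $w,w'\in\Omega$, then exchanging $w$ for $w'$ in such a basis gives another basis, so $\lambda=\pm1$. Thus two distinct elements of $\Omega$ are independent, and their reductions are distinct and nonzero. Conversely, a dependent subset satisfies an integral relation with coprime coefficients, which reduces to a nontrivial relation modulo two. The statement on spans follows by passing to a maximal independent subset of $I$.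

Suppose that (N) fails for $I$, which we may take independent. Choose seven elements of $E$ that map to the seven nonzero vectors. A subset $J$ of them is independent modulo $\langle I\rangle$ if and only if $I\cup J$ is independent, and this condition is the same over $\mathbb{Q}$ and over $\mathbb{F}_2$. So the corresponding weights give seven vectors $u_\epsilon\in L_{\mathbb{Q}}/\langle I\rangle_{\mathbb{Q}}$, indexed by $\epsilon\in\mathbb{F}_2^3\setminus0$, with exactly the dependencies of their indices. The vectors $u_{100},u_{010},u_{001},u_{111}$ are dependent and any three of them are independent, so after scaling they are $a,b,c$ and $a+b+c$. The vector $u_{110}$ is nonzero and lies in $\langle a,b\rangle\cap\langle c,a+b+c\rangle=\mathbb{Q}(a+b)$. In the same way $u_{101}$ and $u_{011}$ are nonzero multiples of $a+c$ and $b+c$. The indices $110,101,011$ add up to zero, but the determinant of $a+b,\ a+c,\ b+c$ with respect to $a,b,c$ is $-2\neq0$. This is a contradiction.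
\end{proof}

\subsection{Free triples}

A \emph{free triple} in $E\subset\mathbb{F}_2^d\setminus 0$ consists of independent elements $e_1,e_2,e_3\in E$ with $\langle e_1,e_2,e_3\rangle\cap E=\{e_1,e_2,e_3\}$. This means that none of the four sums $e_1+e_2$, $e_1+e_3$, $e_2+e_3$, $e_1+e_2+e_3$ lies in $E$.

\begin{lemma}\label{lem:triple}
Let $d\ge4$, and let $E\subset\mathbb{F}_2^d\setminus0$ be a spanning set that satisfies \textup{(N)}. Then one of the following holds.
\begin{enumerate}
\item[(A)] $E$ contains a free triple.
\item[(B)] $d=4$, and for every $a\in E$ there are $\rho_1,\rho_2,\rho_3=\rho_1+\rho_2$ in $E$ such that $a,\rho_1,\rho_2$ are independent and $\langle a,\rho_1,\rho_2\rangle\cap E=\{a,\rho_1,\rho_2,\rho_3\}$.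
\end{enumerate}
\end{lemma}

\begin{example}\label{ex:K5}
Let $L\subset\mathbb{Z}^{d+1}$ be the lattice of vectors with coordinate sum zero and let $\Omega=\{\pm(\epsilon_i-\epsilon_j)\}$, the set of edges of the complete graph on $d+1$ vertices. A set of $d$ independent edges is a spanning tree, and every edge is a signed sum of the edges of a path in the tree, so (U) and hence (N) hold. The sum modulo two of two edges with a common vertex is again an edge, so a free triple consists of pairwise disjoint edges and needs six vertices. For $d=4$ there is no free triple, and (B) holds with $\rho_1,\rho_2,\rho_3$ the triangle disjoint from the edge $a$. So alternative (B) does occur.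
\end{example}

\begin{proof}[Proof of Lemma~\ref{lem:triple}]
Assume that there is no free triple, and fix $a\in E$. Let $\pi\colon\mathbb{F}_2^d\to\bar V=\mathbb{F}_2^d/\langle a\rangle$ be the projection, write $v\mapsto\bar v$ for $\pi(v)=\bar v$, and let $\bar E=\pi(E\setminus\{a\})$, a spanning subset of $\bar V\setminus 0$. Every vector of $\bar V$ has two lifts, which differ by $a$. Write $\bar E=R\sqcup D$, where $R$ consists of the elements with exactly one lift in $E$ and $D$ of those with both lifts in $E$. For $r\in R$ let $\tilde r$ be the lift in $E$. For $b,c\in D$ let $\beta,\gamma$ be lifts. A vector is excluded from $E$ if it has the form $\tilde r+a$, or if it maps to a nonzero vector outside $\bar E$; these are the two tests used below. A triple whose image in $\bar V$ is independent is independent.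

\emph{Step 1: if $r\ne r'$ are in $R$, then $r+r'\in\bar E$.} Otherwise $\{a,\tilde r,\tilde r'\}$ is free: two of the sums are $\tilde r+a$ and $\tilde r'+a$, and the other two map to $r+r'$.

\emph{Step 2: $D$ is independent.} Otherwise let $d_1,\dots,d_k\in D$ be a minimal dependent set, with lifts $e_i$. Then $k\ge3$, the sum of the $d_i$ is zero, and any $k-1$ of them are independent. Modulo $\langle e_4,\dots,e_k\rangle$ the vectors $a,e_1,e_2$ are independent and $e_3$ is congruent to $e_1+e_2$ or $e_1+e_2+a$. So the elements $a,\ e_1,\ e_1+a,\ e_2,\ e_2+a,\ e_3,\ e_3+a$ of $E$ map to the seven nonzero vectors of a $3$-dimensional space, contrary to (N).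

\emph{Step 3: $\rho=\dim\langle R\rangle\le2$.} Let $r_1,r_2,r_3\in R$ be independent. By Step 1 the three sums $r_i+r_j$ lie in $\bar E$. If one of them lies in $R$, Step 1 applied to it and the remaining $r_l$ gives $r_1+r_2+r_3\in\bar E$, and (N) fails for $I=\{a\}$. So the three sums lie in $D$; but they add up to zero, contrary to Step 2.

\emph{Step 4: $(d,\rho)\in\{(5,2),(4,1),(4,2)\}$.} Consider two or three elements of $D$ that are independent modulo $\langle R\rangle$. A sum of at least two of them is not in $\langle R\rangle$, and it is not in $D$ by Step 2; so it is a nonzero vector outside $\bar E$. Hence lifts of three such elements would form a free triple. Since $D$ spans $\bar V$ modulo $\langle R\rangle$, we get $d-1-\rho\le2$, and the claim follows from $d\ge4$ and Step 3.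

\emph{Step 5: the cases $(5,2)$ and $(4,1)$, common part.} Here $d-1-\rho=2$. Choose $b,c\in D$ independent modulo $\langle R\rangle$; by Step 4, $b+c\notin\bar E$. For $r\in R$ the triple $\{\beta,\gamma,\tilde r\}$ is not free, so one of $b+r$, $c+r$, $b+c+r$ lies in $\bar E$. It is not in $\langle R\rangle$, so it lies in $D$; call it $\delta(r)$. Since $\langle b,c\rangle\cap\langle R\rangle=0$, the elements $\delta(r)$ are pairwise distinct and differ from $b$ and $c$.

\emph{The case $(5,2)$ is impossible.} By Step 2, $|D|\le4$, so $|R|\le2$ and $R=\{r_1,r_2\}$. By Step 1, $r_1+r_2\in\bar E\setminus R=D$. Then $b,c,\delta(r_1),\delta(r_2)$, which lie outside $\langle R\rangle$, and $r_1+r_2\in\langle R\rangle$ are five elements of $D$.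

\emph{Step 6: the case $(4,1)$ is impossible.} Here $R=\{r\}$ and $|D|\le3$, so $\bar E=\{r,b,c,\delta\}$ with $\delta=\delta(r)$; the vectors $b,c,r$ form a basis of $\bar V$.
\begin{itemize}
\item Let $\delta=b+r$ (if $\delta=c+r$, exchange $b$ and $c$). Then $\beta'=\beta+\tilde r+a\mapsto\delta$ lies in $E$. The triple $\{\gamma,\beta,\beta'\}$ maps to $c,\ b,\ b+r$. We have $\beta+\beta'=\tilde r+a$, and $\gamma+\beta\mapsto b+c$, $\gamma+\beta'\mapsto b+c+r$, $\gamma+\beta+\beta'\mapsto c+r$, none of which is in $\bar E$. The triple is free.
\item Let $\delta=b+c+r$. Then $\delta'=\beta+\gamma+\tilde r+a\mapsto\delta$ lies in $E$. The triple $\{\beta,\gamma,\delta'\}$ maps to $b,\ c,\ b+c+r$. The pair sums map to $b+c$, $c+r$, $b+r\notin\bar E$, and the total sum is $\tilde r+a$. The triple is free.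
\end{itemize}

\emph{Step 7: the case $(4,2)$ with $|R|=2$ is impossible.} Let $R=\{r_1,r_2\}$. Then $s=r_1+r_2\in D$ by Step 1, and there is $b\in D\setminus\langle R\rangle$. The vectors $b+s$, $b+r_1$, $b+r_2$ are not in $\langle R\rangle$, so each lies in $\bar E$ only if it lies in $D$. By Step 2, $b+s\notin D$, and $b+r_1$, $b+r_2$ are not both in $D$ because their sum is $s$.
\begin{itemize}
\item Suppose that neither is in $D$. Put $s'=\tilde r_1+\tilde r_2+a\mapsto s$. The triple $\{\beta,s',\tilde r_1\}\subset E$ maps to $b,\ s,\ r_1$. We have $s'+\tilde r_1=\tilde r_2+a$, and $\beta+s'\mapsto b+s$, $\beta+\tilde r_1\mapsto b+r_1$, $\beta+s'+\tilde r_1\mapsto b+r_2$. The triple is free.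
\item Otherwise number $r_1,r_2$ so that $b+r_1\in D$ and $b+r_2\notin D$. Put $\beta'=\beta+\tilde r_1+a\mapsto b+r_1$ and $s'=\tilde r_1+\tilde r_2\mapsto s$. The triple $\{\beta,\beta',s'\}\subset E$ maps to $b,\ b+r_1,\ s$. We have $\beta+\beta'=\tilde r_1+a$, $\beta+\beta'+s'=\tilde r_2+a$, and $\beta+s'\mapsto b+s$, $\beta'+s'\mapsto b+r_2$. The triple is free.
\end{itemize}

\emph{Step 8: the case $(4,2)$ with $|R|=3$.} This is the only case left. Now $R=\{r_1,r_2,r_3\}$ is the set of nonzero vectors of $\langle R\rangle$, so $\tilde r_1+\tilde r_2+\tilde r_3\in\{0,a\}$, and $D$ is a nonempty subset of the coset $b+\langle R\rangle$, where $b\in D$. Suppose that the sum is $a$. If $D=\{b\}$, then $\{\beta,\tilde r_1,\tilde r_2\}$ is free: $\tilde r_1+\tilde r_2=\tilde r_3+a$, and the other sums map to $b+r_1,\ b+r_2,\ b+r_3\notin\bar E$. If $|D|\ge2$, number the $r_i$ so that $b+r_1\in D$. Modulo $\tilde r_2$ the vectors $a,\beta,\tilde r_1$ form a basis, and the elements $a,\ \beta,\ \beta+a,\ \beta+\tilde r_1,\ \beta+\tilde r_1+a,\ \tilde r_1$ and $\tilde r_3\equiv\tilde r_1+a$ of $E$ give all seven nonzero vectors,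 contrary to (N). So $\tilde r_3=\tilde r_1+\tilde r_2$. The nonzero vectors of $\langle a,\tilde r_1,\tilde r_2\rangle$ are $a$, the $\tilde r_i\in E$ and the $\tilde r_i+a\notin E$. Since $a$ was arbitrary, (B) holds with $\rho_i=\tilde r_i$.
\end{proof}

\section{Circle actions with a highly connected fixed component}\label{sec:core}

This section is purely topological. The hypotheses record what curvature and the weights will provide.

\begin{proposition}\label{prop:core}
Let $X$ be a closed, simply connected, oriented manifold of even dimension $n$ with commuting actions of a circle $S$ and a torus $\mathbb{T}$. Let $N$ be a component of $X^S$ of codimension $k\ge2$. Assume: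
\begin{enumerate}
\item[(h1)] the inclusion $\iota\colon N\to X$ is $(n-k-1)$-connected, and $n\ge2k+2$;
\item[(h2)] $S$ acts on the normal spaces of $N$ with weights $\pm1$ only;
\item[(h3)] every component $G\neq N$ of $X^S$ has $\dim G\le k$, and $b_1(G)=0$ if $\dim G\ge4$;
\item[(h4)] if $k\ge4$, then for every $2$-dimensional component $G\ne N$ of $X^S$ with $b_1(G)\neq0$ that is fixed pointwise by $\mathbb{T}$, the restriction $H^3_S(X)\to H^3_S(G)$ is zero.
\end{enumerate}
Then $b_{\mathrm{odd}}(X)=0$.
\end{proposition}

The torus $\mathbb{T}$ serves only to control the fixed surfaces, for which (h3) does not assert $b_1=0$. Throughout the proof $b_j=b_j(X)$, $e=\iota_!(1)\in H^k(X)$, and $G$ denotes a component of $X^S$ other than $N$. The number $k$ is even; $N$ and all $G$ are closed, orientable, even-dimensional and $\mathbb{T}$-invariant. Since $n-k-1\ge k+1\ge3$, the manifold $N$ is simply connected.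

\subsection{Periodicity}\label{subsec:period}

By (h1), $\iota^*$ is an isomorphism in degrees at most $n-k-2$. Dually, $\iota_!\colon H^i(N)\to H^{i+k}(X)$ is an isomorphism if $n-k-i\le n-k-2$, that is, for $i\ge2$, and it is onto for $i=1$. As $e\cup u=\iota_!\iota^*u$,
\begin{equation}\label{eq:period}
e\colon H^i(X)\to H^{i+k}(X)\ \text{ is an isomorphism for }\ 2\le i\le n-k-2 .
\end{equation}
From $H^1(X)=0=H^1(N)$, the surjectivity of $\iota_!$ for $i=1$, and Poincar\'e duality we get
\begin{equation}\label{eq:zeros}
b_1=b_{k+1}=b_{n-k-1}=b_{n-1}=0 .
\end{equation}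
If $e=0$, then \eqref{eq:period} and \eqref{eq:zeros} give $b_i=0$ for $1\le i\le n-k-1$ and for $k+1\le i\le n-1$. These ranges cover $1\le i\le n-1$, and we are done. In general, an odd degree $j$ with $k+3\le j\le n-3$ satisfies $b_j=b_{j-k}$ by \eqref{eq:period}, and $j-k\ge3$. Iterating, and using \eqref{eq:zeros}, we see that
\begin{equation}\label{eq:goal}
b_{\mathrm{odd}}(X)=0\quad\Longleftrightarrow\quad b_j=0\ \text{ for all odd } j \text{ with } 3\le j\le k-1 .
\end{equation}
For $k=2$ the condition is empty. \emph{From now on $e\neq0$ and $k\ge4$.}

\subsection{Pure lifts and the complement of $N$}\label{subsec:phi}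

In degrees below $k$ the cohomology of $X$ does not change when $N$ is removed, and on the complement the localization theorem sees only the components $G$, which are small by (h3). To exploit this we need a multiplicative way to lift classes to equivariant cohomology.

By (h1) and the spectral sequence of the pair, $H^i_S(X,N)=0$ for $i\le n-k-1$. So the restriction
\[
H^i_S(X)\to H^i_S(N)=\bigoplus_lH^{i-2l}(N)\,t^l
\]
is an isomorphism for $i\le n-k-2$ and injective for $i=n-k-1$. For $u\in H^i(X)$ with $i\le n-k-2$, let the \emph{pure lift} $\Lambda(u)\in H^i_S(X)$ be the unique class whose restriction to $N$ is $u|_N$, with no terms in $t$. It is a lift of $u$: its image in $H^i(X)$ restricts to $u|_N$, and $\iota^*$ is injective. Note that $k\le n-k-2$. Restricting to $N$ proves the following rule.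
\begin{enumerate}
\item[(P)] If two products of classes of $H^*(X)$ agree and have degree at most $n-k-1$, and all factors have degree at most $n-k-2$, then the corresponding products of pure lifts agree in $H_S^*(X)$.
\end{enumerate}

Let $F'=X^S\setminus N$. Setting $t=1$ defines a ring homomorphism $H^*_S(F')=H^*(F')[t]\to H^*(F')$. Define the linear map
\[
\Phi\colon\bigoplus_{i\le n-k-2}H^i(X)\to H^*(F')=\bigoplus_GH^*(G),\qquad\Phi(u)=\Lambda(u)|_{F'}\big|_{t=1},
\]
with components $\Phi_G$. It does not preserve degrees, but for $u$ of degree $i$,
\begin{equation}\label{eq:degree}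
\Phi_G(u)\in H^i(G)\oplus H^{i-2}(G)\oplus H^{i-4}(G)\oplus\cdots .
\end{equation}

\begin{lemma}\label{lem:phi}
The map $\Phi$ is injective on $\bigoplus_{i<k}H^i(X)$, and it maps the sum of the $H^i(X)$ with $i$ odd and $i<k$ onto $H^{\mathrm{odd}}(F')$.
\end{lemma}

\begin{proof}
Let $C=X\setminus N$, and let $C_0$ be the complement of a small $S$-invariant open tubular neighborhood of $N$. Then $C_0$ is a compact $S$-manifold with boundary, an equivariant deformation retract of $C$, and $C_0^S=F'$. By Lefschetz duality and excision, $H^i(C)\cong H_{n-i}(C_0,\partial C_0)\cong H_{n-i}(X,N)$, which vanishes for $i\ge k+1$ by (h1). In the sequence \eqref{eq:gysin} the map $\iota_!\colon H^0(N)\to H^k(X)$ is injective with image $\mathbb{Q}e$, because $e\ne0$, and $H^1(N)=0$. Hence $H^i(X)\to H^i(C)$ is bijective for $i<k$ and onto with kernel $\mathbb{Q}e$ for $i=k$. Let $\mathcal{B}$ be the union of bases of the $H^i(X)$, $i<k$, and a basis of a complement of $\mathbb{Q}e$ in $H^k(X)$. Then $\mathcal{B}$ restricts to a basis of $H^*(C)$, and by the Leray--Hirsch theorem the classes $\Lambda(u)|_C$, $u\in\mathcal{B}$, form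 a basis of $H^*_S(C)$ over $\mathbb{Q}[t]$. By the localization theorem for $C_0$, the classes $\Lambda(u)|_{F'}$ form a basis of $H^*(F')\otimes\mathbb{Q}[t,t^{-1}]$ over $\mathbb{Q}[t,t^{-1}]$. Dividing by $t-1$, we see that $\Phi$ maps $\mathcal{B}$ bijectively to a basis of $H^*(F')$. This gives the first claim. By \eqref{eq:degree}, $\Phi$ preserves the parity of degrees, and the odd elements of $\mathcal{B}$ have degree less than $k$ since $k$ is even.
\end{proof}

\subsection{Fixed surfaces and the case $k=4$}\label{subsec:surf}

Put $V=H^3(X)$. For a surface $G$ we have $\Phi_G(V)\subset H^1(G)$ by \eqref{eq:degree}. Either $\mathbb{T}$ fixes $G$ and (h4) applies, or a circle moves $G$, and the flow detects a direction in $H_1(G)$ on which $\Phi_G(V)$ must vanish.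

\begin{lemma}\label{lem:surface}
Suppose that $H^5(X)=0$ and $\dim G=2$. Then $\Phi_G(u)\Phi_G(v)=0$ for all $u,v\in V$.
\end{lemma}

\begin{proof}
We may assume $b_1(G)\ne0$. If $\mathbb{T}$ fixes $G$ pointwise, then $\Phi_G(V)=0$ by (h4). Otherwise some circle $S'\subset\mathbb{T}$ acts nontrivially on $G$. Its fixed points on $G$ have even positive codimension, so they are isolated, and their number is $\chi(G)=2-b_1(G)\le0$. So there are none, and $G$ is a torus. An element of an isotropy group fixes the tangent line of the orbit and preserves the orientation of $G$ and an invariant metric, so it acts trivially on the tangent plane and hence on $G$. Thus the quotient of $S'$ by its kernel acts freely, and $G$ is a principal circle bundle over a circle, which is trivial. The image $o\in H_1(G;\mathbb{Q})$ of the fundamental class $[S']$ under an orbit map is a positive multiple of the fiber class, so $o\neq0$.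

Let $\vartheta\in H^1(S')$ be dual to $[S']$. For an $S$- and $S'$-invariant submanifold $Q\subset X$, the action map $S'\times Q\to Q$ commutes with $S$ (acting trivially on $S'$) and induces $\mu\colon S'\times Q_{hS}\to Q_{hS}$, which is the identity on $\{1\}\times Q_{hS}$. So
\[
\mu^*\omega=1\otimes\omega+\vartheta\otimes\partial\omega
\]
defines $\partial\colon H^*_S(Q)\to H^{*-1}_S(Q)$, compatibly with restriction. If $S$ acts trivially on $Q$, then $Q_{hS}=Q\times BS$ and $\partial(\omega t^l)=\partial_Q(\omega)\,t^l$, where $\partial_Q$ is the analogous operator on $H^*(Q)$. Restricting to $S'\times\{\mathrm{point}\}$ gives $\partial_G\alpha=\langle\alpha,o\rangle$ for $\alpha\in H^1(G)$.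

Let $u\in V$ and $\alpha=\Phi_G(u)$, so that $\Lambda(u)|_G=\alpha t$. The restriction $\partial\Lambda(u)|_N=\partial_N(u|_N)$ has no terms in $t$, so $\partial\Lambda(u)=\Lambda(y)$ for the class $y\in H^2(X)$ with $y|_N=\partial_N(u|_N)$. Therefore $\Lambda(y)|_G=\partial(\alpha t)=\langle\alpha,o\rangle\,t$ and $\Phi_G(y)=\langle\alpha,o\rangle$. Now $yu\in H^5(X)=0$ and $5\le k+1\le n-k-1$, so $\Lambda(y)\Lambda(u)=0$ by (P). On $G$ this reads $\langle\alpha,o\rangle\,\alpha=0$, which forces $\langle\alpha,o\rangle=0$. Hence $\Phi_G(V)$ lies in the line annihilating $o$ in $H^1(G)\cong\mathbb{Q}^2$, and the product of two proportional classes of degree one vanishes.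
\end{proof}

This settles the case $k=4$. By \eqref{eq:goal} we must show $V=0$, and by Lemma~\ref{lem:phi} and \eqref{eq:zeros}, $\Phi$ maps $V$ isomorphically onto $H^{\mathrm{odd}}(F')$. By (h3), $\dim G\in\{0,2,4\}$, and a $4$-dimensional $G$ has $b_3(G)=b_1(G)=0$. For a surface $G$ we have $\Phi_G(V)=H^1(G)$. Since $H^5(X)=H^{k+1}(X)=0$, Lemma~\ref{lem:surface} says that the cup product on $H^1(G)$ vanishes, so $H^1(G)=0$ by Poincar\'e duality. Thus $H^{\mathrm{odd}}(F')=0$ and $V=0$. \emph{From now on $k\ge6$.}

\subsection{A class of degree four}\label{subsec:x}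

To reduce the period from $k$ to $4$ we look for $x\in H^4(X)$ such that $\Phi_G(x)$ is a unit in $H^*(G)$ for every $G$; multiplication by $x$ is then injective wherever $\Phi$ is. The natural candidate is the first Pontryagin class: at a fixed point, $p_1^S(TX)$ is the sum of the squares of the weights times $t^2$, which is positive. But $p_1^S(TX)$ is not a pure lift. Hypothesis (h2) lets us compute the defect and correct it.

Put $h=k/2$. By (h2), the element $\sqrt{-1}\in S$ defines a complex structure on the normal bundle $\nu$ of $N$ for which $S$ acts by scalar multiplication. If $r_1,\dots,r_h$ are the Chern roots of $\nu$, the equivariant Chern roots are $r_i+t$. The first Pontryagin class of a complex bundle is the sum of the squares of its Chern roots, and it is additive rationally, so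
\[
p_1^S(TX)|_N=p_1(TN)+\sum_{i=1}^h(r_i+t)^2=p_1(TX)|_N+2t\,c_1(\nu)+ht^2 .
\]
Let $c\in H^2(X)$ be the class with $c|_N=c_1(\nu)$, let $\hat c=\Lambda(c)$, and put
\[
x=p_1(TX)+2c^2,\qquad\hat x=p_1^S(TX)-ht^2-2t\hat c+2\hat c^{\,2}.
\]
Then $\hat x|_N=x|_N$, so $\hat x=\Lambda(x)$. Let $w_1,\dots,w_l\in\mathbb{Z}\setminus0$ be the normal weights of $S$ along $G$, where $l=(n-\dim G)/2$, and let $\eta t$ be the restriction of $\hat c$ to a point of $G$. The restriction of $\hat x$ to that point is $q_Gt^2$, and by $2\eta^2-2\eta\ge-\frac12$, (h3) and $n\ge2k+2$,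
\[
q_G=\sum_{i=1}^lw_i^2-h-2\eta+2\eta^2\ \ge\ \frac{n-k}2-\frac k2-\frac12\ \ge\ \frac12 .
\]
The term $2c^2$ was added because $\eta$ is unknown: with $\lambda c^2$, $\lambda>0$, the loss would be $1/\lambda$, while the margin $(n-2k)/2$ may be as small as $1$. Thus $x_G=\Phi_G(x)$ is $q_G>0$ plus a nilpotent element of $H^2(G)\oplus H^4(G)$, and it is a unit.

\begin{example}\label{ex:cp}
Let $X=\mathbb{C}P^m$ with $z\cdot[u:v]=[u:zv]$, $u\in\mathbb{C}^{m-h+1}$, $v\in\mathbb{C}^h$, $m\ge2h+1$. Then $N=\mathbb{C}P^{m-h}$ and $G=\mathbb{C}P^{h-1}$. Let $\lambda$ be the tautological line bundle with the induced action and $y=c_1(\lambda^*)$. Since $S$ acts on $\lambda$ trivially over $N$ and with weight one over $G$, we have $\Lambda(y)=c_1^S(\lambda^*)$ and $\Phi(y^i)=(y|_G-1)^i$; for $0\le i<h$ these classes form a basis of $H^*(G)$, as Lemma~\ref{lem:phi} predicts. Here $\nu=(\lambda^*)^{\oplus h}$, so $c=hy$, $\eta=-h$, and the formula gives $q_G=(m-h+1)-h+2h+2h^2=m+1+2h^2$. This agrees with $x=(m+1+2h^2)\,y^2$.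
\end{example}

\begin{lemma}\label{lem:inj}
Multiplication $x\colon H^j(X)\to H^{j+4}(X)$ is injective for $0\le j\le k-3$, and for $0\le j\le k-1$ if $n\ge2k+4$.
\end{lemma}

\begin{proof}
In both cases $j\le k-1$ and $j+4\le n-k-1$. If $xv=0$, then $\hat x\Lambda(v)=0$ by (P), so $x_G\Phi_G(v)=0$ and $\Phi_G(v)=0$ for all $G$. Lemma~\ref{lem:phi} gives $v=0$.
\end{proof}

\subsection{End of the proof of Proposition~\ref{prop:core}}\label{subsec:end}

Since $n$ is even, either $n=2k+2$ or $n\ge2k+4$. Lemma~\ref{lem:inj} and \eqref{eq:zeros} give $b_{k-3}\le b_{k+1}=0$. Moreover $b_{k-1}\le b_{k+3}$, by Lemma~\ref{lem:inj} if $n\ge2k+4$ and by Poincar\'e duality if $n=2k+2$, and $b_{k+3}=b_3$ by \eqref{eq:period}. So for odd $j$ with $3\le j\le k-1$,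
\begin{align}
b_j&\le b_{j+4}\le\dots\le b_{k-3}=0&&\text{if }j\equiv k+1\pmod4,\label{eq:chain1}\\
b_j&\le b_{j+4}\le\dots\le b_{k-1}\le b_3&&\text{if }j\equiv k-1\pmod4.\label{eq:chain2}
\end{align}
If $k\equiv2\pmod4$, then \eqref{eq:chain1} applies to $j=3$, so $b_3=0$, and all these Betti numbers vanish; we are done by \eqref{eq:goal}.

Let $k\equiv0\pmod4$, so $k\ge8$. By \eqref{eq:chain1} and \eqref{eq:zeros}, $b_j=0$ for $j\equiv1\pmod4$, $j<k$; in particular $H^5(X)=0$. By \eqref{eq:chain2}, $b_3=b_7=\dots=b_{k-1}$, so the injective maps of Lemma~\ref{lem:inj} are bijective in these degrees and $H^{3+4l}(X)=x^lV$ for $3+4l\le k-1$. It remains to show $V=0$. By (P), $\Phi_G(x^lv)=x_G^l\Phi_G(v)$, and Lemma~\ref{lem:phi} yields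
\begin{equation}\label{eq:dagger}
H^{\mathrm{odd}}(G)=\sum_lx_G^l\,\Phi_G(V)\qquad\text{for every }G.
\end{equation}

\emph{Claim: $\Phi_G(u)\Phi_G(v)=0$ for all $u,v\in V$ and all $G$.} Grant this. By \eqref{eq:dagger}, $\Phi_G(u)\cdot H^{\mathrm{odd}}(G)=0$. If the component $\alpha_i$ of $\Phi_G(u)$ in an odd degree $i$ were nonzero, Poincar\'e duality would give $\beta$ of degree $\dim G-i$, which is odd because $\dim G$ is even, with $\alpha_i\beta\neq0$; and $\alpha_i\beta$ is the top-degree component of $\Phi_G(u)\beta=0$. So $\Phi_G(u)=0$ for all $G$, and $u=0$ by Lemma~\ref{lem:phi}.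

\emph{Proof of the claim.} For $\dim G=0$ there is no odd cohomology, and $\dim G=2$ is Lemma~\ref{lem:surface}. Let $\dim G\ge4$. Then $b_1(G)=0$ by (h3), so $\Phi_G(u)$ and $\Phi_G(v)$ lie in $H^3(G)$ by \eqref{eq:degree}, and their product lies in $H^6(G)$. We show that $b_2=b_6$. If $n\ge2k+4$, Lemma~\ref{lem:inj} and \eqref{eq:period} give
\[
b_2\le b_6\le\dots\le b_{k-2}\le b_{k+2}=b_2 .
\]
If $n=2k+2$, duality and \eqref{eq:period} give $b_j=b_{2k+2-j}=b_{k+2-j}$ for $2\le j\le k$, and Lemma~\ref{lem:inj} for even $j\le k-4$ gives
\[
b_2\le b_6\le\dots\le b_{k-2}=b_4\le b_8\le\dots\le b_k=b_2 .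
\]
So $x\colon H^2(X)\to H^6(X)$ is bijective, and $uv=xw$ for some $w\in H^2(X)$. Since $6\le n-k-1$, rule (P) gives $\Phi_G(u)\Phi_G(v)=x_G\Phi_G(w)$. Thus $\Phi_G(w)=x_G^{-1}\Phi_G(u)\Phi_G(v)$ lies in degrees at least six, while by \eqref{eq:degree} it lies in degrees at most two. Hence $\Phi_G(w)=0$, and the claim follows. This completes the proof of Proposition~\ref{prop:core}. \hfill$\square$

\section{Proof of Theorem~\ref{thm:C}}\label{sec:proofC}

Keep the notation of Section~\ref{sec:weights}, assume (U), and let $f=\dim F$. If $f=0$ there is nothing to prove. Since $f$ is even, we may assume $f\ge2$; this will give the margin $n\ge2k+2$ in (h1). We identify $\Omega$ with $E$ as in Lemma~\ref{lem:mod2}.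

\subsection{The pair $(X,N)$}\label{subsec:pair}

For $I\subset\Omega$ let $K_I$ be the identity component of $\bigcap_{w\in I}\ker w$, and let $N_I$ be the component of $M^{K_I}$ through $p$. It is closed, totally geodesic and $\mathcal{T}$-invariant. A weight is trivial on $K_I$ if and only if it lies in $\langle I\rangle_{\mathbb{Q}}$, so
\[
T_pN_I=T_pF\oplus\bigoplus\{V_w:w\in\Omega\cap\langle I\rangle_{\mathbb{Q}}\},
\]
and $\Omega\cap\langle I\rangle_{\mathbb{Q}}$ can be computed over $\mathbb{F}_2$; we call its elements the weights of $N_I$. If $\langle I\rangle\subset\langle J\rangle$, then $K_I\supset K_J$ and $N_I\subset N_J$. For any $I,J$ the intersection $N_I\cap N_J$ is a union of components of $M^{K_IK_J}$, and at each of its points $q$ the tangent space is $(T_qM)^{K_I}\cap(T_qM)^{K_J}=T_qN_I\cap T_qN_J$. So the intersection hypothesis of Lemma~\ref{lem:conn}(b) always holds. By Lemmas~\ref{lem:mod2} and~\ref{lem:triple} we are in one of two cases.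

\emph{Case (A): there is a free triple $w_1,w_2,w_3$.} Put $m_i=m_{w_i}$, number the weights so that $m_1\le m_2\le m_3$, and write $N_{12}$ for $N_{\{w_1,w_2\}}$, and so on. The weights of $N_I$ are the elements of $I$ for every $I\subset\{w_1,w_2,w_3\}$. Let $Z=N_{123}$ and $X=N_{12}$. Apply Lemma~\ref{lem:conn}(b) in $Z$ to $A=N_{23}$ and $B=X$, of codimensions $m_1\le m_3$, with
\[
q=(f+m_1+m_2+m_3)-m_1-m_3-1=f+m_2-1\ge3 .
\]
Then $A\cap X$ is a closed connected manifold that contains $N_2$ and has tangent space $T_pF\oplus V_{w_2}=T_pN_2$ at $p$. So $A\cap X=N_2$, and $N_2\to X$ is $(f+m_2-1)$-connected. The same argument with $A=N_{13}$, of codimension $m_2\le m_3$, shows that $N_1\to X$ is $(f+m_1-1)$-connected.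

\emph{Case (B): $d=4$ and alternative \textup{(B)} of Lemma~\ref{lem:triple} holds.} Then $\mathcal{T}$ has no fixed point by hypothesis. Let $w_1=a\in\Omega$ be a weight with $m_a$ minimal, let $\rho_1,\rho_2,\rho_3$ be as in the lemma, and put $w_2=\rho_1$, $m_i=m_{w_i}$. Let $Z=N_{\{a,\rho_1,\rho_2\}}$, $A=N_{\{\rho_1,\rho_2\}}$ and $X=N_{12}$. Their weights are $\{a,\rho_1,\rho_2,\rho_3\}$, $\{\rho_1,\rho_2,\rho_3\}$ and $\{a,\rho_1\}$. The codimensions of $A$ and $X$ in $Z$ are $m_a\le m_{\rho_2}+m_{\rho_3}$, and
\[
q=\dim Z-m_a-m_{\rho_2}-m_{\rho_3}-1=f+m_2-1\ge3 .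
\]
Again $A\cap X$ is connected, contains $N_2$ and has tangent space $T_pF\oplus V_{\rho_1}$ at $p$. So $N_2\to X$ is $(f+m_2-1)$-connected, and $m_1\le m_2$ by the choice of $a$. No such connectivity is available for $N_1\to X$; the absence of $\mathcal{T}$-fixed points will take its place.

\emph{Both cases.} Put $N=N_2$, $k=m_1$ and $n=\dim X=f+m_1+m_2$. Then $N\to X$ is $(n-k-1)$-connected, and $n\ge2k+f\ge2k+2$. The torus $T=H/K_{12}$ acts on $X$. Its character lattice is $L\cap\langle w_1,w_2\rangle_{\mathbb{Q}}=\mathbb{Z}w_1+\mathbb{Z}w_2$, because $w_1,w_2$ extend to a $\mathbb{Z}$-basis of $L$ by (U). So $(w_1,w_2)$ identifies $T$ with a product $S_1\times S_2$ of circles, $S_1=\ker w_2$ and $S_2=\ker w_1$. The action on $T_pX=T_pF\oplus V_{w_1}\oplus V_{w_2}$ is faithful, so $T$ acts effectively. The circle $S_1$ is the image of $K_2$, so $N=N_2$ is the component of $X^{S_1}$ through $p$, and $S_1$ acts on the normal space $V_{w_1}$ with weight one; this is the second use of (U). Exchanging the indices, $N_1$ is the component of $X^{S_2}$ through $p$. Finally, $F$ is a component of $X^T=X\cap M^H$.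

\subsection{The universal cover}\label{subsec:cover}

Since $n\ge6$, the manifold $X$ has $\mathrm{Ric}_2>0$ and finite fundamental group. Its universal cover $\widehat X$ is closed and orientable and has $\mathrm{Ric}_2>0$. The inclusion $N\to X$ is $3$-connected, so it induces an isomorphism on $\pi_1$. Hence the preimage $\widehat N$ of $N$ is the universal cover of $N$, and $\widehat N\to\widehat X$ is $(n-k-1)$-connected because coverings do not change higher homotopy groups. In Case (A) the same holds for the preimage $\widehat N_1$ of $N_1$, with connectivity $f+m_1-1$.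

The commuting Killing fields that generate the actions on $X$ lift to commuting Killing fields on $\widehat X$, whose zeros are the preimages of the zeros on $X$. Their flows define actions of the Lie algebras of $T$ and $\mathcal{T}$, viewed as additive groups, that commute and cover the given actions; the integral lattices act by deck transformations. Let $\hat p$ lie over $p$. The fields belonging to $T$ vanish at $\hat p$, so the integral lattice of $T$ acts by deck transformations with a fixed point, that is, trivially. So $T$ acts on $\widehat X$, effectively, and fixes $\hat p$. The set $\widehat X^{S_1}$ is the preimage of $X^{S_1}$, so $\widehat N$ is a component of it, with normal weights $\pm1$. In Case (A) put $\mathbb{T}=T$. In Case (B) the integral lattice of $\mathcal{T}$ maps to the finite deck group with kernel a sublattice of finite index. The quotient of the Lie algebra of $\mathcal{T}$ by this kernel is a torus $\mathbb{T}$ that acts on $\widehat X$, commutes with $S_1$, and has no fixed point, because a fixed point would project to a fixed point of $\mathcal{T}$.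

\subsection{Verifying the hypotheses}\label{subsec:verify}

We apply Proposition~\ref{prop:core} to $\widehat X$, $\widehat N$, $S=S_1$ and $\mathbb{T}$. Hypotheses (h1) and (h2) have been established. A component $G\ne\widehat N$ of $\widehat X^{S_1}$ is disjoint from $\widehat N$, so Lemma~\ref{lem:conn}(a) gives $\dim G\le n-(n-k)=k$; and if $\dim G\ge4$, then $G$ has $\mathrm{Ric}_2>0$ and $b_1(G)=0$. This is (h3). In Case (B), (h4) is vacuous because $\mathbb{T}$ has no fixed point. In Case (A) it follows from the next lemma. A surface fixed by $T$ lies in several larger fixed components, each with $b_1=0$, but they belong to different circles; to use them, one first has to extend a class from $S_1$ to $T$.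

\begin{lemma}\label{lem:h4}
In Case \textup{(A)} with $k\ge4$, let $G$ be a $2$-dimensional component of $\widehat X^{S_1}$ that is fixed pointwise by $T$. Then $H^3_{S_1}(\widehat X)\to H^3_{S_1}(G)$ is zero.
\end{lemma}

\begin{proof}
\emph{Lifts to $S_1$ and $S_2$.} The inclusion $\widehat N\to\widehat X$ is $(f+m_2-1)$-connected with $f+m_2-1\ge5$, so it induces isomorphisms on ordinary and $S_1$-equivariant cohomology in degree three. Since $\widehat N$ is simply connected, $H^3_{S_1}(\widehat N)=H^3(\widehat N)\oplus H^1(\widehat N)t=H^3(\widehat N)$. Hence $H^3_{S_1}(\widehat X)\to H^3(\widehat X)$ is an isomorphism. The same argument for $\widehat N_1$, on which $S_2$ acts trivially, uses $f+m_1-1\ge5$ and shows that $H^3_{S_2}(\widehat X)\to H^3(\widehat X)$ is an isomorphism.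

\emph{Lift to $T$.} Let $\omega\in H^3_{S_1}(\widehat X)$ and let $u\in H^3(\widehat X)$ be its image. Consider $u\in E_2^{0,3}$ in the spectral sequence of $\widehat X\to\widehat X_{hT}\to BT$. Write $d_2u=w_1\otimes u_1+w_2\otimes u_2$ with $u_i\in H^2(\widehat X)$. Under restriction to $S_i$ this becomes $t\otimes u_i$, and it must vanish because $u$ has an $S_i$-equivariant lift; so $d_2u=0$. Next, $d_3u\in E_3^{3,1}=0$ because $H^1(\widehat X)=0$. Finally, the fixed point $\hat p$ gives a section of $\widehat X_{hT}\to BT$, so $H^*(BT)\to H^*_T(\widehat X)$ is injective, no differential hits the bottom row, and $d_4u=0$. Thus $u$ has a lift $\hat u\in H^3_T(\widehat X)$. Its restriction to $S_1$ is a lift of $u$, so it equals $\omega$.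

\emph{Restriction to $G$.} We have $\hat u|_G\in H^3_T(G)=H^1(G)\otimes H^2(BT)$. Let $w$ be a weight of $T$ on the normal space of $G$, let $S_w$ be the identity component of $\ker w$, a circle, and let $Y$ be the component of $\widehat X^{S_w}$ that contains $G$. Its tangent space contains that of $G$ and the weight space of $w$, so $\dim Y\ge4$, $Y$ has $\mathrm{Ric}_2>0$, and $b_1(Y)=0$. Hence $H^3_{S_w}(Y)=H^3(Y)$, and the restriction $H^3_{S_w}(Y)\to H^3_{S_w}(G)$ factors through $H^3(G)=0$. So the image of $\hat u|_G$ in $H^1(G)\otimes H^2(BS_w)$ vanishes. The kernel of $H^2(BT)\to H^2(BS_w)$ is $\mathbb{Q}w$, and therefore $\hat u|_G\in H^1(G)\otimes\mathbb{Q}w$. Since $T$ acts effectively, the normal weights of $G$ generate a lattice of rank two, so there are two independent ones, $w$ and $w'$. As $\mathbb{Q}w\cap\mathbb{Q}w'=0$, we get $\hat u|_G=0$, and restricting to $S_1$ gives $\omega|_G=0$.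
\end{proof}

Proposition~\ref{prop:core} now gives $b_{\mathrm{odd}}(\widehat X)=0$, so $b_{\mathrm{odd}}(X)=0$ by transfer. Since $F$ is a component of $X^T$, Lemma~\ref{lem:bodd} gives $b_{\mathrm{odd}}(F)\le b_{\mathrm{odd}}(X)=0$. This proves Theorem~\ref{thm:C}. \hfill$\square$

\section{Proof of Theorems~\ref{thm:A} and~\ref{thm:B}}\label{sec:proofAB}

Part (1) of Theorem~\ref{thm:B} is Theorem~\ref{thm:C} with $H=\mathcal{T}=T^r$; if $b_{\mathrm{odd}}(F)=0$, then $\chi(F)\ge b_0(F)>0$.

For part (2), let $s$ be the minimal orbit dimension, attained at a point $p$. By Lemma~\ref{lem:orbit}, $s\le2$, and $s\le1$ if $r=5$ by assumption. Let $H$ be the identity component of the isotropy group of $p$. It is a subtorus of rank $d=r-s\ge4$ that acts effectively. The value $d=4$ occurs only for $(r,s)=(6,2)$ and $(r,s)=(5,1)$, and then $s\ge1$, which means that $T^r$ has no fixed point. So Theorem~\ref{thm:C} applies with $\mathcal{T}=T^r$, and the component $F$ of $M^H$ through $p$ has $b_{\mathrm{odd}}(F)=0$ and $\chi(F)>0$. The torus $T^r$ preserves $F$, and $\chi(F^{T^r})=\chi(F)\neq0$, so $M^{T^r}\ne\emptyset$. (In retrospect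 $s=0$; the case $d=4$ of Theorem~\ref{thm:C} serves to exclude the two pairs above.) Finally, $\chi(M)=\chi(M^{T^r})$ is the sum of the Euler characteristics of the components of the nonempty set $M^{T^r}$, and each of them is positive by part (1). Hence $\chi(M)>0$. This proves Theorem~\ref{thm:B}, and Theorem~\ref{thm:A} is the case $r=7$ of part (2). \hfill$\square$

\begin{thebibliography}{9}

\bibitem{DKK}
James Dylan Douthitt, Lee Kennard, Josef Komissar,
\emph{Weighted coloop splittings in rank six},
arXiv:2609.37778 (2026).

\end{thebibliography}
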